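\title{Realizable matroids with several generic Oxley--Wang derived matroids}

\begin{abstract}
A realization of a matroid over $\mathbb{C}$ attaches a vector to each circuit, and these vectors define the Oxley--Wang derived matroid of the realization. Each irreducible component of the realization space has a generic derived matroid. We disprove the conjecture that all components give the same one: we construct a rank-$3$ matroid on $18$ elements whose realization space has exactly two components, with different generic derived matroids. The conjecture holds in rank at most $2$ and in nullity at most $2$, and it fails in rank $3$ and in nullity $3$. For every $n\ge1$ we construct a rank-$3$ matroid on $18n$ elements such that it and its dual each have exactly $2^n$ components with pairwise distinct generic derived matroids; for the dual these form exactly $n+1$ isomorphism classes.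
\end{abstract}

\section{Introduction}

Let $N$ be a matroid of rank $r$ on a finite set $E$, with set of circuits (minimal dependent sets) $\mathcal{C}(N)$. Its \emph{nullity} is $|E|-r$. A \emph{realization} of $N$ is a tuple $v=(v_s)_{s\in E}$ of vectors in $\mathbb{C}^r$ whose linear matroid is $N$: a subset of $E$ is independent in $N$ exactly when the vectors it indexes are linearly independent. The set $\Gamma_N\subseteq(\mathbb{C}^r)^E$ of all realizations is the \emph{realization space}. It is defined by requiring the determinant of the vectors of an $r$-subset of $E$ to be nonzero if the subset is a basis of $N$ and zero otherwise, so it is a quasi-affine variety.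

A \emph{dependency} of $v\in\Gamma_N$ is a vector $z\in\mathbb{C}^E$ with $\sum_s z_sv_s=0$. For a circuit $C$, the dependencies that vanish outside $C$ form a one-dimensional space; a vector $r_C$ spanning it is a \emph{circuit vector}, and all its entries on $C$ are nonzero because proper subsets of $C$ are independent. The \emph{Oxley--Wang derived matroid} $\delta(v)$ is the matroid on the ground set $\mathcal{C}(N)$ in which a set of circuits is independent if and only if the corresponding vectors $r_C$ are linearly independent. Thus $N$ records which sets of vectors carry a minimal linear relation, and $\delta(v)$ records the linear relations among these relations.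

The matroid $\delta(v)$ does not change when one element of $\mathrm{GL}_r(\mathbb{C})$ is applied to all $v_s$, since the dependencies stay the same, or when the $v_s$ are rescaled, since the dependencies are transformed by an invertible diagonal matrix. It does depend on $v$ in general (Example~\ref{ex:uniform}). To remove accidental coincidences one passes to a generic realization: for each irreducible component $\Gamma'$ of $\Gamma_N$, the matroid $\delta(v)$ is the same for all $v$ in a nonempty Zariski-open subset of $\Gamma'$ (Lemma~\ref{lem:generic}). This is the \emph{generic derived matroid} of $\Gamma'$. The following conjecture is posed in \cite{DLLM}.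

\medskip
\noindent\textbf{Conjecture.} \emph{For every matroid $N$ realizable over $\mathbb{C}$, the generic derived matroids of all irreducible components of $\Gamma_N$ coincide.}
\medskip

If true, it would make the generic derived matroid an invariant of $N$ alone. There is nothing to prove when $\Gamma_N$ is irreducible. One simple source of reducibility is also harmless: a field automorphism of $\mathbb{C}$, applied to all coordinates, preserves linear independence and Zariski-closed sets, so it permutes the components of $\Gamma_N$ without changing $\delta(v)$, and two components exchanged in this way have the same generic derived matroid. One may further expect that a dependence among circuit vectors which holds along a whole component is forced by the matroid, and so holds on every component. This expectation is wrong.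

\begin{theorem}\label{thm:main}
There is a matroid $M$ of rank $3$ on $18$ elements whose realization space has exactly two irreducible components, each containing a point with rational coordinates, and the generic derived matroids of the two components are different. Hence the conjecture is false.
\end{theorem}

Rank $3$ cannot be lowered, and the same bound is sharp for the nullity.

\begin{theorem}\label{thm:rank}
\begin{enumerate}
\item[(a)] If $N$ has rank at most $2$ or nullity at most $2$, then $\Gamma_N$ is irreducible, so the conjecture holds for $N$.
\item[(b)] The conjecture fails for some matroid of rank $r$ and nullity $\nu$ whenever $r\ge3$, $\nu\ge15$ or $r\ge15$, $\nu\ge3$. In particular it fails for some matroid of rank $3$ and for some matroid of nullity $3$.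
\end{enumerate}
\end{theorem}

We do not determine the set of all pairs (rank, nullity) for which the conjecture fails. The conjecture compares matroids on the common ground set $\mathcal{C}(N)$; the last result shows that the failure is not a matter of labels. We write $N^*$ for the dual matroid.

\begin{theorem}\label{thm:many}
For every $n\ge1$ there is a matroid $M_n$ of rank $3$ on $18n$ elements, with $M_1=M$, such that $\Gamma_{M_n}$ and $\Gamma_{M_n^*}$ each have exactly $2^n$ irreducible components, whose generic derived matroids are pairwise distinct. For $M_n^*$ these $2^n$ matroids form exactly $n+1$ isomorphism classes. In particular the two generic derived matroids of $M^*$ are not isomorphic.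
\end{theorem}

The proof combines two observations. In rank $3$ the derived matroid detects whether three lines spanned by pairs of points pass through a common point, which the matroid itself does not see when that point is not in the configuration (Section~\ref{sec:circuits}). And for points on the three sides of a triangle, collinearity is a monomial equation $xyz=1$ (Section~\ref{sec:lines}); a suitable system of such equations forces a monomial $w$ to satisfy $w^2=1$ without fixing its sign (Section~\ref{sec:sign}). We arrange that $w=1$ is a concurrency of three lines. Section~\ref{sec:components} treats all $M_n$ at once; for Theorem~\ref{thm:main} alone, read it with $n=1$. Sections~\ref{sec:duality} and~\ref{sec:iso} deal with the duals.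

\section{Circuit vectors and concurrent lines}\label{sec:circuits}

Topological terms refer to the Zariski topology, except for limits, which are Euclidean. We use the following standard facts. Images of irreducible sets under regular maps, closures of irreducible sets and products of irreducible varieties over $\mathbb{C}$ are irreducible. A nonempty open subset of an irreducible set is dense and irreducible. If a variety is a finite union of closed irreducible sets, none contained in another, these are its irreducible components. Zariski-closed sets are closed in the Euclidean topology, so a limit of points of a set lies in its Zariski closure.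

\begin{lemma}\label{lem:generic}
Let $\Gamma'$ be an irreducible component of $\Gamma_N$. Then $\delta(v)$ is constant on a nonempty open subset of $\Gamma'$.
\end{lemma}

\begin{proof}
We choose circuit vectors that are polynomial in $v$. Let $C$ be a circuit. Remove an element of $C$, extend the rest to a basis, and put the element back; this gives a set $\{s_0,\dots,s_r\}\supseteq C$ of rank $r$. By Cramer's rule $\sum_j(-1)^j\det(v_{s_0},\dots,\widehat{v_{s_j}},\dots,v_{s_r})\,v_{s_j}=0$. This dependency is nonzero on $\Gamma_N$, because the set contains a basis. The dependencies among $r+1$ vectors of rank $r$ form a line, which contains $r_C$, so we may take this dependency as $r_C$. Now $\delta(v)$ is determined by which minors of the matrix with rows $r_C$ vanish at $v$. Each of these finitely many minors vanishes identically on $\Gamma'$ or is nonzero on a dense open subset, and $\delta$ is constant on the intersection of these subsets.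
\end{proof}

Two nonempty open subsets of $\Gamma'$ meet. So if a set of circuits is dependent (or independent) in $\delta(v)$ for all $v$ in some nonempty open subset of $\Gamma'$, then it is dependent (or independent) in the generic derived matroid. We use this without further comment.

In rank $3$ we picture a nonzero vector as a point of $\mathbb{P}^2$ and a plane in $\mathbb{C}^3$ as a line of $\mathbb{P}^2$. Three planes with a common nonzero vector are three concurrent lines.

\begin{lemma}\label{lem:concurrency}
Let $v$ realize a matroid $N$ of rank $3$, and let $A_1,A_2,A_3$ be disjoint $2$-subsets of $E$ such that $C_{ij}=A_i\cup A_j$ is a circuit for all $i<j$. Let $P_i$ be the plane spanned by $\{v_s:s\in A_i\}$. Then $\{C_{12},C_{13},C_{23}\}$ is dependent in $\delta(v)$ if and only if $P_1\cap P_2\cap P_3\ne0$.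
\end{lemma}

\begin{proof}
Let $0\ne z\in P_1\cap P_2\cap P_3$. For each $i$ there is a nonzero $b_i\in\mathbb{C}^E$ vanishing outside $A_i$ with $\sum_s(b_i)_sv_s=z$. Then $b_i-b_j$ is a nonzero dependency vanishing outside $C_{ij}$, hence a circuit vector of $C_{ij}$, and $(b_1-b_2)-(b_1-b_3)+(b_2-b_3)=0$.

Conversely, let $\mu_{12}r_{C_{12}}+\mu_{13}r_{C_{13}}+\mu_{23}r_{C_{23}}=0$ be a nontrivial relation. Two of these vectors are never proportional, since their supports differ, so all coefficients are nonzero. For $j=2,3$ put $z_j=\sum_{s\in A_1}(r_{C_{1j}})_sv_s$. Then $z_j\in P_1$, and $z_j\neq0$ because $A_1$ is independent; also $z_j=-\sum_{s\in A_j}(r_{C_{1j}})_sv_s\in P_j$. Since $r_{C_{23}}$ vanishes on $A_1$, the relation gives $\mu_{12}z_2+\mu_{13}z_3=0$. So $z_2$ is a nonzero vector of $P_1\cap P_2\cap P_3$.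
\end{proof}

\begin{example}\label{ex:uniform}
Let $N=U_{3,6}$, the matroid on six elements in which every $3$-subset is a basis. By the Vandermonde determinant, the vectors $(1,t,t^2)$ for any six distinct values of $t$ realize $N$. The plane through the vectors with values $t,t'$ is $tt'u_1-(t+t')u_2+u_3=0$. For the pairs $\{1,-1\}$, $\{2,-2\}$, $\{3,-3\}$ all three planes contain $(0,1,0)$. For the pairs $\{1,-1\}$, $\{2,-2\}$, $\{3,4\}$ the first two planes meet in the span of $(0,1,0)$, which is not in the third. By Lemma~\ref{lem:concurrency} the two realizations have different derived matroids. Here $\Gamma_N$ is open in $(\mathbb{C}^3)^6$, hence irreducible, and independence of the three circuit vectors is an open condition that holds somewhere; so generically the three lines are not concurrent.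
\end{example}

A counterexample to the conjecture therefore results from a matroid in which such a concurrency holds on all of a dense open subset of one component and fails on another. We need realization spaces that can be computed completely.

\section{Points on three lines}\label{sec:lines}

Fix a finite set $E=E_1\sqcup E_2\sqcup E_3$, with \emph{classes} $E_c$ of at least two elements each. A $3$-subset with one element in each class is \emph{colorful}. Fix a set $\mathcal{T}$ of colorful triples, called \emph{special}. Let $\Gamma\subseteq(\mathbb{C}^3)^E$ be the set of tuples whose dependent $3$-subsets are exactly the $3$-subsets of the classes and the special triples. A matroid of rank $3$ is determined by its dependent $3$-subsets. So if $\Gamma\neq\emptyset$, all tuples in $\Gamma$ have the same linear matroid $N$, and $\Gamma=\Gamma_N$. A triple with exactly two elements in one class is a basis of $N$; any two elements of $E$ lie in such a triple, so $N$ is \emph{simple}: every $2$-subset is independent.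

For $v\in\Gamma$ the vectors of class $c$ span a plane $H_c$, and $v_s\in H_c$ if and only if $s\in E_c$. In particular the three planes are distinct. Fix two elements $s_c,s_c'\in E_c$ and put $\varphi_c(u)=\det(v_{s_c},v_{s_c'},u)$, a linear functional with kernel $H_c$ whose coefficients are polynomial in $v$. We call $v$ \emph{triangular} if $\varphi_1,\varphi_2,\varphi_3$ are linearly independent. Otherwise they span a plane of functionals, the $H_c$ share a one-dimensional subspace, and we call $v$ \emph{concurrent}. The triangular tuples form an open subset $U\subseteq\Gamma$.

Each type has a normal form. For $x\in\mathbb{C}^*$ and $y\in\mathbb{C}$ put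
\begin{align*}
p_1(x)&=(0,1,-x), & p_2(x)&=(-x,0,1), & p_3(x)&=(1,-x,0),\\
q_1(y)&=(0,1,y), & q_2(y)&=(-1,0,y), & q_3(y)&=(1,-1,y).
\end{align*}
Expanding along the first row gives
\begin{equation}\label{eq:det}
\begin{gathered}
\det\bigl(p_1(x_1),p_2(x_2),p_3(x_3)\bigr)=1-x_1x_2x_3,\\
\det\bigl(q_1(y_1),q_2(y_2),q_3(y_3)\bigr)=y_1+y_2+y_3 .
\end{gathered}
\end{equation}
The first identity is the theorem of Menelaus. For $x\in(\mathbb{C}^*)^E$ let $p(x)$ be the tuple with $p(x)_s=p_c(x(s))$ for $s\in E_c$, and define $q(y)$ for $y\in\mathbb{C}^E$ in the same way. Call $x$ \emph{admissible} if it is injective on each class and a colorful triple has $x$-product $1$ exactly when it is special. Call $y$ \emph{additively admissible} if it is injective on each class and a colorful triple has $y$-sum $0$ exactly when it is special. Let $X$ be the set of admissible $x$, and let $T\supseteq X$ be the set of $x\in(\mathbb{C}^*)^E$ such that every special triple has $x$-product $1$. The set $X$ is obtained from $T$ by finitely many inequations, so it is open in $T$.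

\begin{lemma}\label{lem:normal}
We have $p(x)\in\Gamma$ if and only if $x$ is admissible, and then $p(x)$ is triangular. We have $q(y)\in\Gamma$ if and only if $y$ is additively admissible, and then $q(y)$ is concurrent.
\end{lemma}

\begin{proof}
The vectors $p_c(\cdot)$ lie in the plane $u_c=0$, and the vectors $p_{c'}(\cdot)$ with $c'\neq c$ do not, because the parameters are nonzero. So triples inside a class are dependent. Two vectors $p_c(x),p_c(x')$ are independent if and only if $x\ne x'$, so all triples with exactly two elements in one class are independent if and only if $x$ is injective on classes. Colorful triples are decided by \eqref{eq:det}. The functionals $u_1,u_2,u_3$ are independent. For $q(y)$ the argument is word for word the same with the planes $u_1=0$, $u_2=0$, $u_1+u_2=0$, which all contain $(0,0,1)$.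
\end{proof}

We say that $v$ \emph{has parameter} $x\in X$ if $v_s=\lambda_s\,g\,p(x)_s$ for some $g\in\mathrm{GL}_3$ and $\lambda\in(\mathbb{C}^*)^E$. Such $v$ lies in $U$. Triangular realizations are thus governed by $X$; the danger is that concurrent ones form further components. Part (b) of the next proposition excludes this.

\begin{proposition}\label{prop:types}
Let $v\in\Gamma$.
\begin{enumerate}
\item[(a)] If $v$ is triangular, then $v$ has a parameter $x\in X$.
\item[(b)] If $v$ is concurrent, there is $y\in\mathbb{C}^E$ such that $x_\eta=\exp(\eta y)$ lies in $T$ for all $\eta\in\mathbb{C}$, lies in $X$ for all small $\eta\neq0$, and $v=\lim_{\eta\to0}v^\eta$ for tuples $v^\eta$ with parameter $x_\eta$.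
\end{enumerate}
\end{proposition}

\begin{proof}
(a) Using $\varphi_1,\varphi_2,\varphi_3$ as coordinates, we may assume $H_c=\{u_c=0\}$. A vector of class $c$ has $u_c=0$, and its other two coordinates are nonzero since it lies in no other $H_{c'}$. For $\alpha,\beta\neq0$,
\[(0,\alpha,\beta)=\alpha\,p_1(-\beta/\alpha),\quad(\alpha,0,\beta)=\beta\,p_2(-\alpha/\beta),\quad(\alpha,\beta,0)=\alpha\,p_3(-\beta/\alpha).\]
So $v$ is a rescaling of some $p(x)$, and $x\in X$ by Lemma~\ref{lem:normal}.

(b) Let $\ell=H_1\cap H_2\cap H_3$. The planes $H_c$ give three distinct lines in $\mathbb{C}^3/\ell\cong\mathbb{C}^2$, and $\mathrm{GL}_2$ is transitive on ordered triples of distinct lines. So in suitable coordinates $\ell$ is spanned by $(0,0,1)$ and the three lines by $(0,1)$, $(-1,0)$, $(1,-1)$. No $v_s$ lies in $\ell$, since $v_s$ lies in only one $H_c$. Hence $v_s=\lambda_s\,g\,q(y)_s$ for some $g,\lambda,y$, and $y$ is additively admissible by Lemma~\ref{lem:normal}.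

Special triples have $y$-sum $0$, so $x_\eta\in T$. The differences $y(s)-y(s')$ within a class and the $y$-sums of the nonspecial colorful triples are finitely many nonzero numbers $d$, and $e^{\eta d}\ne1$ when $0<|\eta d|<2\pi$. So $x_\eta\in X$ for small $\eta\neq0$. As $\eta\to0$ the vectors of $p(x_\eta)$ tend to $p_c(1)$, which all lie in the plane $u_1+u_2+u_3=0$; to recover a realization in the limit we magnify the transverse direction. Let $A_\eta(u)=\bigl(u_1,u_2,-(u_1+u_2+u_3)/\eta\bigr)$, an element of $\mathrm{GL}_3$. With $\xi=e^{\eta y_0}$, the coordinates of each $p_c(\xi)$ sum to $1-\xi$, so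
\[A_\eta p_1(\xi)=\bigl(0,1,\tfrac{\xi-1}{\eta}\bigr),\quad A_\eta p_2(\xi)=\bigl(-\xi,0,\tfrac{\xi-1}{\eta}\bigr),\quad A_\eta p_3(\xi)=\bigl(1,-\xi,\tfrac{\xi-1}{\eta}\bigr).\]
Since $\xi\to1$ and $(\xi-1)/\eta\to y_0$, these tend to $q_1(y_0),q_2(y_0),q_3(y_0)$. Take $v^\eta_s=\lambda_s\,gA_\eta\,p(x_\eta)_s$.
\end{proof}

The parameter $x$ exists only on $U$ and depends on choices. To separate components we need functions defined on all of $\Gamma$. For $a,a'\in E_1$ and $b,b'\in E_2$ put
\begin{equation}\label{eq:W}
W(v)=\frac{\varphi_3(v_a)}{\varphi_2(v_a)}\cdot\frac{\varphi_1(v_b)}{\varphi_3(v_b)}\cdot\frac{\varphi_2(v_{a'})}{\varphi_3(v_{a'})}\cdot\frac{\varphi_3(v_{b'})}{\varphi_1(v_{b'})}.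
\end{equation}
The denominators do not vanish, because $\varphi_c(v_s)\neq0$ for $s\notin E_c$; so $W$ is a regular function on $\Gamma$. Each vector and each $\varphi_c$ occurs equally often in the numerator and the denominator. Hence $W$ is unchanged when the vectors are rescaled or when $\varphi_c$ is replaced by any functional with kernel $H_c$.

\begin{lemma}\label{lem:W}
Let $v$ have parameter $x$. Then $W(v)=x(a)x(b)/\bigl(x(a')x(b')\bigr)$, and the planes $\langle v_a,v_b\rangle$, $\langle v_{a'},v_{b'}\rangle$, $H_3$ have a common nonzero vector if and only if $W(v)=1$.
\end{lemma}

\begin{proof}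
Let $v_s=\lambda_s\,g\,p(x)_s$. We may take $\varphi_c$ with $\varphi_c\circ g=u_c$. On $p_1(\xi)$ we have $u_3/u_2=-\xi$, and on $p_2(\xi)$ we have $u_1/u_3=-\xi$. The four factors of \eqref{eq:W} are therefore $-x(a)$, $-x(b)$, $-1/x(a')$, $-1/x(b')$. For the second claim we may assume $v=p(x)$. The plane spanned by $p_1(\alpha)$ and $p_2(\beta)$ differs from $\{u_3=0\}$, and by \eqref{eq:det} it meets it in the span of $p_3(1/\alpha\beta)$. The vectors $p_3(1/x(a)x(b))$ and $p_3(1/x(a')x(b'))$ are proportional if and only if $x(a)x(b)=x(a')x(b')$.
\end{proof}

\section{A sign from the complete graph $K_4$}\label{sec:sign}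

We now look for special triples that force a ratio as in Lemma~\ref{lem:W} to have square $1$ on $T$, in such a way that both signs occur at admissible points. The building block is a triangle inscribed in the three class lines.

\begin{example}\label{ex:theta}
Take elements $e_c,f_c\in E_c$ and the special triples $\{f_1,f_2,e_3\}$, $\{f_1,f_3,e_2\}$, $\{f_2,f_3,e_1\}$: the side $f_1f_2$ of the inscribed triangle meets the third class line in $e_3$, and so on. Put $h=x(f_1)x(f_2)x(f_3)$. The equation $x(f_1)x(f_2)x(e_3)=1$ says $x(f_3)=h\,x(e_3)$. Multiplying the three such relations gives $h=h^3x(e_1)x(e_2)x(e_3)$, that is,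
\[x(f_c)=h\,x(e_c),\qquad h^2\,x(e_1)x(e_2)x(e_3)=1 .\]
The block extracts a square root. One block gives no invariant sign: the values $x(f_c)$ are free and determine the $x(e_c)$, so $T\cong(\mathbb{C}^*)^3$ is irreducible. Now attach a second block $f'_1,f'_2,f'_3$ to the same $e_c$. Then $h'^2=h^2$, so $x(f'_c)=\pm x(f_c)$ with one sign for all $c$, and both signs satisfy the equations. Now $T$ has two components, each a copy of $(\mathbb{C}^*)^3$. But on the component with sign $+$ we have $x(f'_c)=x(f_c)$, so it contains no admissible point.
\end{example}

The sign appeared because each $e_c$ belongs to two blocks, so that the product of the quantities under the square roots is a square. The collapse occurred because the two blocks share all their $e_c$. We keep the first feature and avoid the second by placing blocks at the vertices of a graph and the elements $e$ on its edges. Each vertex needs three edges, one of each class; the smallest simple graph in which every vertex has degree $3$ is $K_4$, and its three perfect matchings provide the classes.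

Let $I=\{1,2,3,4\}$. Color the pairs $12,34$ with color $1$, the pairs $13,24$ with color $2$, and the pairs $14,23$ with color $3$. Let $S$ consist of six elements $e_{ij}=e_{ji}$, one for each pair, and twelve elements $f_{ij}$, one for each ordered pair $i\ne j$. The class $S_c$ consists of the six elements $e_{ij},f_{ij}$ with $ij$ of color $c$. For $\{i,j,k,l\}=I$ let
\[\Delta_{i,l}=\{f_{ij},f_{ik},e_{il}\}.\]
These twelve triples are colorful, because the three pairs at $i$ have distinct colors, and they are the special triples; see Figure~\ref{fig:K4}. In this section $T$ refers to this choice.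

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=1.15,thick,every node/.style={fill=white,inner sep=1.5pt,font=\small}]
\node[circle,draw] (1) at (0,0) {$1$};
\node[circle,draw] (2) at (6,0) {$2$};
\node[circle,draw] (3) at (3,5.2) {$3$};
\node[circle,draw] (4) at (3,1.75) {$4$};
\draw (1) -- node[pos=.2]{$f_{12}$} node[pos=.5]{$e_{12}$} node[pos=.8]{$f_{21}$} (2);
\draw (3) -- node[pos=.25]{$f_{34}$} node[pos=.55]{$e_{34}$} node[pos=.82]{$f_{43}$} (4);
\draw[dashed] (1) -- node[pos=.2]{$f_{13}$} node[pos=.5]{$e_{13}$} node[pos=.8]{$f_{31}$} (3);
\draw[dashed] (2) -- node[pos=.27]{$f_{24}$} node[pos=.55]{$e_{24}$} node[pos=.82]{$f_{42}$} (4);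
\draw[dotted] (1) -- node[pos=.27]{$f_{14}$} node[pos=.55]{$e_{14}$} node[pos=.82]{$f_{41}$} (4);
\draw[dotted] (2) -- node[pos=.2]{$f_{23}$} node[pos=.5]{$e_{23}$} node[pos=.8]{$f_{32}$} (3);
\end{tikzpicture}
\caption{The $18$ elements of the matroid $M$, written on the edges of $K_4$. The labels on the solid, dashed and dotted edges form the three classes, each a six-point line of $M$. A special triple, that is, a three-point line of $M$, consists of two of the labels $f_{ij}$ next to a vertex $i$ and the label $e$ on the third edge at $i$.}
\label{fig:K4}
\end{figure}

\begin{lemma}\label{lem:param}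
For $t=(t_{ij})\in(\mathbb{C}^*)^6$, indexed by the pairs, and $\varepsilon\in\{\pm1\}^4$ define $x_{t,\varepsilon}\in(\mathbb{C}^*)^S$ by
\[x_{t,\varepsilon}(e_{ij})=t_{ij}^2,\qquad x_{t,\varepsilon}(f_{ij})=\varepsilon_i\,\frac{t_{ij}}{t_{ik}t_{il}}\qquad(\{i,j,k,l\}=I).\]
Then $T$ is the set of all $x_{t,\varepsilon}$. The function
\[\omega(x)=\frac{x(f_{12})\,x(f_{24})}{x(f_{34})\,x(f_{42})}\]
satisfies $\omega(x_{t,\varepsilon})=\varepsilon_1\varepsilon_2\varepsilon_3\varepsilon_4$. For each sign $w=\pm1$, the set $T_w=\{x\in T:\omega(x)=w\}$ is the image of $(\mathbb{C}^*)^6$ under $t\mapsto x_{t,(w,1,1,1)}$, and so is irreducible.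
\end{lemma}

\begin{proof}
The product of $x_{t,\varepsilon}$ over $\Delta_{i,l}$ is $\varepsilon_i^2\,\frac{t_{ij}}{t_{ik}t_{il}}\cdot\frac{t_{ik}}{t_{ij}t_{il}}\cdot t_{il}^2=1$. Conversely let $x\in T$ and $h_i=x(f_{ij})x(f_{ik})x(f_{il})$. The computation of Example~\ref{ex:theta} at the vertex $i$ gives $x(f_{ij})=h_i\,x(e_{ij})$ and $h_i^2\,x(e_{ij})x(e_{ik})x(e_{il})=1$. Choose $t_{ij}$ with $t_{ij}^2=x(e_{ij})$. Then $\varepsilon_i=h_it_{ij}t_{ik}t_{il}$ has square $1$, and $x(f_{ij})=h_it_{ij}^2=\varepsilon_it_{ij}/(t_{ik}t_{il})$. Next, for $x=x_{t,\varepsilon}$,
\begin{align*}
x(f_{12})x(f_{24})&=\varepsilon_1\varepsilon_2\,\frac{t_{12}}{t_{13}t_{14}}\cdot\frac{t_{24}}{t_{12}t_{23}}=\varepsilon_1\varepsilon_2\,\frac{t_{24}}{t_{13}t_{14}t_{23}},\\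
x(f_{34})x(f_{42})&=\varepsilon_3\varepsilon_4\,\frac{t_{34}}{t_{13}t_{23}}\cdot\frac{t_{24}}{t_{14}t_{34}}=\varepsilon_3\varepsilon_4\,\frac{t_{24}}{t_{13}t_{14}t_{23}},
\end{align*}
which gives the formula for $\omega$. Finally, $t_{ij}$ occurs, with exponent $\pm1$, in exactly the values $x(f_{ab})$ with $a\in\{i,j\}$. So replacing $t_{ij}$ by $-t_{ij}$ has the same effect as changing the signs of $\varepsilon_i$ and $\varepsilon_j$. Doing this with $t_{1j}$ for each $j\ge2$ with $\varepsilon_j=-1$ brings $\varepsilon$ to the form $(w,1,1,1)$, where $w=\varepsilon_1\varepsilon_2\varepsilon_3\varepsilon_4$.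
\end{proof}

Since $f_{12},f_{34}\in S_1$ and $f_{24},f_{42}\in S_2$, the function $\omega$ has the form required in Lemma~\ref{lem:W}. It remains to see that, unlike in Example~\ref{ex:theta}, neither sign forces a coincidence or an extra collinearity. Write $x_{t,\varepsilon}(s)=\pm\prod t_{ij}^{\alpha_s(ij)}$ with exponent vectors $\alpha_s\in\mathbb{Z}^6$. Thus $\alpha_{e_{ij}}$ is $2$ at $ij$ and $0$ elsewhere, and $\alpha_{f_{ij}}$ is $1$ at $ij$, $-1$ at $ik$ and $il$, and $0$ elsewhere. These vectors do not depend on $\varepsilon$.

\begin{lemma}\label{lem:exponents}
The $18$ vectors $\alpha_s$ are nonzero and distinct, and for a colorful triple $\{a,b,c\}$ we have $\alpha_a+\alpha_b+\alpha_c=0$ if and only if the triple is special.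
\end{lemma}

\begin{proof}
The support of $\alpha_{e_{ij}}$ is the edge $ij$. The support of $\alpha_{f_{ij}}$ is the set of three edges at $i$, which determines $i$, and the position of the entry $1$ determines $j$.

Suppose the sum over a colorful triple vanishes. Let $J\subseteq I$ be the set of indices that occur an odd number of times as the first index of an $f$ in the triple. Modulo $2$, $\alpha_e\equiv0$ and $\alpha_{f_{ij}}$ is the indicator of the edges at $i$, so the entry of the sum at an edge $ij$ is odd exactly when one of $i,j$ lies in $J$ and the other does not. Hence $J=\emptyset$ or $J=I$, and $|J|\le3$ gives $J=\emptyset$. So the triple contains no $f$, or exactly two $f$'s with the same first index. In the first case the sum has nonnegative entries and is nonzero. In the second case the triple is $\{f_{ij},f_{ik},e\}$ with $j\neq k$. The vector $\alpha_{f_{ij}}+\alpha_{f_{ik}}$ is $-2$ at $il$ and $0$ elsewhere, so the sum vanishes if and only if $e=e_{il}$, that is, the triple is $\Delta_{i,l}$. This also shows that special triples have sum $0$.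
\end{proof}

\section{The matroids $M_n$ and their components}\label{sec:components}

Let $n\ge1$ and $[n]=\{1,\dots,n\}$. We place $n$ copies of $S$ on the same three lines: $E=S\times[n]$, with classes $E_c=S_c\times[n]$ and the $12n$ special triples $\Delta_{i,l}\times\{m\}$. The special equations of different copies involve different variables, so their solution set is $T^n$, with $T$ as in Lemma~\ref{lem:param}. For $w\in\{\pm1\}^n$ let $T_w=T_{w_1}\times\dots\times T_{w_n}$ and $X_w=X\cap T_w$. The sets $T_w$ are irreducible and partition $T^n$.

\begin{proposition}\label{prop:nonempty}
Each $X_w$ is nonempty, irreducible, and contains a point with rational coordinates. There is also an additively admissible $y\in\mathbb{R}^E$.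
\end{proposition}

\begin{proof}
Choose $6n$ distinct primes $t^{(m)}_{ij}$; for $n=1$ one may take $(t_{12},t_{13},t_{14},t_{23},t_{24},t_{34})=(2,3,5,7,11,13)$. Let $x$ be equal to $x_{t^{(m)},(w_m,1,1,1)}$ on copy $m$. Then $x\in T_w$ has rational coordinates, and $|x(s,m)|$ is the monomial in the primes whose exponent vector in $\mathbb{Z}^{6n}$ is $\alpha_s$, placed in block $m$. By Lemma~\ref{lem:exponents} these $18n$ vectors are distinct, and a colorful triple inside one copy has exponent sum $0$ if and only if it is special. A triple not contained in one copy has exactly one element $(s,m)$ in some copy $m$, so block $m$ of its exponent sum is $\alpha_s\ne0$. By unique factorization, $|x|$ is injective, and the product of $|x|$ over a colorful triple is $1$ exactly when the triple is special. Hence $x$ is admissible and $y=\log|x|$ is additively admissible. Finally $X_w$ is a nonempty open subset of the irreducible set $T_w$.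
\end{proof}

By Lemma~\ref{lem:normal}, $\Gamma\neq\emptyset$. Let $M_n$ be the resulting simple matroid of rank $3$ on $18n$ elements, and $M=M_1$. The restriction of $M_n$ to each copy is $M$. For $m\in[n]$ let $W_m$ be the function \eqref{eq:W} with $a,b,a',b'$ the elements $f_{12},f_{24},f_{34},f_{42}$ of copy $m$, and let
\[\Gamma_w=\{v\in\Gamma_{M_n}:W_m(v)=w_m\text{ for all }m\},\qquad U_w=U\cap\Gamma_w .\]
Write $\mathbf{1}=(1,\dots,1)$.

\begin{proposition}\label{prop:components}
The irreducible components of $\Gamma_{M_n}$ are the $2^n$ sets $\Gamma_w$. They are pairwise disjoint, $U_w$ is a nonempty open subset of $\Gamma_w$ containing a rational point, and the concurrent realizations form a nonempty subset of $\Gamma_{\mathbf 1}$.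
\end{proposition}

\begin{proof}
The $\Gamma_w$ are closed and disjoint, and $U_w$ is open in $\Gamma_w$. If $v$ has parameter $x\in X$, then $W_m(v)$ is the value of $\omega$ on copy $m$ of $x$, by Lemma~\ref{lem:W}. With Proposition~\ref{prop:types}(a) this shows that $U$ is the union of the $U_w$, and that $U_w$ is the image of $\mathrm{GL}_3\times(\mathbb{C}^*)^E\times X_w$ under $(g,\lambda,x)\mapsto(\lambda_s\,g\,p(x)_s)_s$. By Proposition~\ref{prop:nonempty}, $U_w$ is irreducible and contains a rational point $p(x)$.

Let $v$ be concurrent, and take $x_\eta$ and $v^\eta$ from Proposition~\ref{prop:types}(b). The value of $\omega$ on copy $m$ of $x_\eta$ is a continuous function of $\eta\in\mathbb{C}$ with values in $\{\pm1\}$, equal to $1$ at $\eta=0$, where all coordinates are $1$. So it equals $1$ for all $\eta$, and $v^\eta\in U_{\mathbf1}$ for small $\eta\neq0$. Thus $v$ lies in the closure of $U_{\mathbf 1}$ in $\Gamma_{M_n}$, which is contained in $\Gamma_{\mathbf1}$. Concurrent realizations exist: take $q(y)$ with $y$ from Proposition~\ref{prop:nonempty}.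

Consequently the $\Gamma_w$ cover $\Gamma_{M_n}$; for $w\neq\mathbf1$ we have $\Gamma_w=U_w$; and $\Gamma_{\mathbf1}$ is the closure of $U_{\mathbf1}$. All are irreducible.
\end{proof}

\begin{remark}
The components are not symmetric: only $\Gamma_{\mathbf1}$ contains concurrent realizations. The reason is visible in \eqref{eq:det}. For concurrent class lines the equations are additive, the relation $\omega^2=1$ becomes $2d=0$ for $d=y(f_{12})+y(f_{24})-y(f_{34})-y(f_{42})$, and its only solution is $d=0$. This asymmetry is used in Section~\ref{sec:iso}.
\end{remark}

Consider now the pairs
\[A_1=\{f_{12},f_{24}\},\qquad A_2=\{f_{34},f_{42}\},\qquad A_3=\{e_{14},e_{23}\}.\]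
Each of $A_1,A_2$ has one element in $S_1$ and one in $S_2$, and $A_3\subseteq S_3$. The two $f$'s of a special triple have the same first index, so
\begin{equation}\label{eq:nospecial}
\text{no special triple contains }A_1\text{ or }A_2 .
\end{equation}

\begin{proposition}\label{prop:distinct}
For $m\in[n]$ and $i<j$ the set $C^m_{ij}=(A_i\cup A_j)\times\{m\}$ is a circuit of $M_n$. The set $\{C^m_{12},C^m_{13},C^m_{23}\}$ is dependent in the generic derived matroid of $\Gamma_w$ if and only if $w_m=1$. Hence the $2^n$ generic derived matroids of $M_n$ are pairwise distinct.
\end{proposition}

\begin{proof}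
A $4$-set in a matroid of rank $3$ is a circuit if all its $3$-subsets are independent. The set $A_1\cup A_2$ has two elements in $S_1$ and two in $S_2$, so each $3$-subset has exactly two elements in one class and is independent. For $i=1,2$, a $3$-subset of $A_i\cup A_3$ either contains $A_3$, and then has exactly two elements in $S_3$, or contains $A_i$, and then is colorful and not special by \eqref{eq:nospecial}. Now let $v\in U_w$. The vectors of $A_3\times\{m\}$ span $H_3$. By Lemmas~\ref{lem:concurrency} and~\ref{lem:W} the three circuits are dependent in $\delta(v)$ if and only if $W_m(v)=1$, that is, $w_m=1$. Since $U_w$ is a nonempty open subset of $\Gamma_w$, the same holds for the generic derived matroid.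
\end{proof}

Propositions~\ref{prop:components} and~\ref{prop:distinct} with $n=1$ prove Theorem~\ref{thm:main}, and for general $n$ they prove the part of Theorem~\ref{thm:many} about $M_n$. The rational points show that no field automorphism of $\mathbb{C}$ exchanges two components, as the introduction requires of a counterexample.

\section{Duality, rank and nullity}\label{sec:duality}

Recall that a \emph{flat} of a matroid $N$ of rank $r$ is a set to which no element can be added without raising the rank, and a \emph{hyperplane} is a flat of rank $r-1$. If $F$ is a flat and $v\in\Gamma_N$, then $v_s$ lies in the span of $\{v_{s'}:s'\in F\}$ if and only if $s\in F$. The bases of the dual $N^*$ are the complements of the bases of $N$, so $N^{**}=N$ and duality exchanges rank and nullity; the circuits of $N^*$ are the complements of the hyperplanes of $N$.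

View $v\in\Gamma_N$ as the matrix with columns $v_s$. Fix a basis $B$ of $N$ and list its columns first. The columns in $B$ form an invertible matrix $g$, so $v=g\,(I\,|\,A)$ for a unique $A$. With $\Sigma_N=\{A:(I\,|\,A)\in\Gamma_N\}$ this gives an isomorphism
\begin{equation}\label{eq:product}
\mathrm{GL}_r\times\Sigma_N\cong\Gamma_N,\qquad(g,A)\mapsto g\,(I\,|\,A).
\end{equation}
If $Z$ runs over the components of $\Sigma_N$, the sets $\mathrm{GL}_r\times Z$ are closed, irreducible, cover the product, and do not contain each other; so they are the components of $\Gamma_N$. If $(I\,|\,A)$ realizes $N$, then $(-A^{\mathsf T}\,|\,I)$ realizes $N^*$ \cite[Theorem~2.2.8]{Oxley}. Applying this also to $N^*$ and its basis $E\setminus B$, we see that $A\mapsto -A^{\mathsf T}$ is an isomorphism $\Sigma_N\to\Sigma_{N^*}$. Hence the components $\Gamma'$ of $\Gamma_N$ correspond bijectively to the components $\Gamma'^*$ of $\Gamma_{N^*}$.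

For $v\in\Gamma_N$ and a hyperplane $H$ of $N$, let $\psi_H$ be a linear functional on $\mathbb{C}^r$ whose kernel is the span of $\{v_s:s\in H\}$. Let $D(v)$ be the linear matroid of the functionals $\psi_H$, on the set of hyperplanes of $N$. We identify this set with $\mathcal{C}(N^*)$ by taking complements.

\begin{lemma}\label{lem:dual}
The generic derived matroid of $\Gamma'^*$ equals $D(v)$ for all $v$ in a nonempty open subset of $\Gamma'$.
\end{lemma}

\begin{proof}
Let $v=g\,(I\,|\,A)$ and $v^*=g^*(-A^{\mathsf T}\,|\,I)$; we first show $\delta(v^*)=D(v)$. Since $(-A^{\mathsf T}\,|\,I)(I\,|\,A)^{\mathsf T}=-A^{\mathsf T}+A^{\mathsf T}=0$, the rows of $v$ are dependencies of $v^*$, and so is every vector $(\psi(v_s))_{s\in E}$ with $\psi$ a linear functional, being a combination of the rows of $v$. The vector $(\psi_H(v_s))_s$ is nonzero and vanishes on $H$, so it is a circuit vector of $E\setminus H$. The linear map $\psi\mapsto(\psi(v_s))_s$ is injective because the $v_s$ span $\mathbb{C}^r$; it therefore preserves linear dependence and independence.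

Let $\Gamma'=\mathrm{GL}_r\times Z$, and let $O^*\subseteq\Gamma'^*$ be a nonempty open set on which $\delta$ is the generic derived matroid. For a suitable fixed $g^*$, the set $O$ of $A\in Z$ with $g^*(-A^{\mathsf T}\,|\,I)\in O^*$ is nonempty and open. Then $\mathrm{GL}_r\times O$ is the required subset of $\Gamma'$.
\end{proof}

In rank $3$ the hyperplanes are the flats of rank $2$, called \emph{lines}, and $D(v)$ is the projectively dual configuration: one point for each line spanned by $v$. In a simple matroid of rank $3$, two elements $s,s'$ lie on a unique line, which consists of $s,s'$ and all $s''$ with $\{s,s',s''\}$ dependent; and a $3$-set is dependent if and only if it lies in a line.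

\begin{lemma}\label{lem:lines}
The lines of $M_n$ are the three classes, the special triples, and the pairs of elements of different classes that lie in no special triple. Every element lies on exactly $12n-1$ lines.
\end{lemma}

\begin{proof}
If $s,s'$ are in the same class, the dependent triples containing them are those inside the class, so their line is the class. If not, these triples are special. At most one special triple contains both $s$ and $s'$: otherwise their line would contain $s$ and two elements of the third class, an independent triple. Every element lies in exactly two special triples, namely $e_{il}\in\Delta_{i,l},\Delta_{l,i}$ and $f_{ij}\in\Delta_{i,k},\Delta_{i,l}$ in each copy. Of the $12n$ elements outside the class of $s$, four lie on these two triples and each of the others spans a two-element line with $s$. The count is $1+2+(12n-4)$.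
\end{proof}

Let $\delta_w$ be the generic derived matroid of the component $\Gamma_w^*$ of $\Gamma_{M_n^*}$, viewed as a matroid on the lines of $M_n$.

\begin{proposition}\label{prop:dualdistinct}
The space $\Gamma_{M_n^*}$ has exactly $2^n$ components, and the matroids $\delta_w$ are pairwise distinct.
\end{proposition}

\begin{proof}
The count follows from Proposition~\ref{prop:components}. By \eqref{eq:nospecial} and Lemma~\ref{lem:lines}, the sets $A_1\times\{m\}$, $A_2\times\{m\}$ and $E_3$ are lines of $M_n$. By Lemma~\ref{lem:dual}, $\delta_w=D(v)$ for some $v\in U_w$. Three functionals on $\mathbb{C}^3$ are dependent if and only if their kernels have a common nonzero vector. By Lemma~\ref{lem:W} the three lines are therefore dependent in $\delta_w$ if and only if $w_m=1$.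
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:rank}]
(a) Recall that a \emph{loop} is an element of rank $0$, and that the non-loops are partitioned into \emph{parallel classes}, two elements being in the same class when they form a dependent pair. Loops are realized by the zero vector. Let $q$ be the number of non-loops. In rank $0$, $\Gamma_N$ is a point. In rank $1$ it is $(\mathbb{C}^*)^q$. In rank $2$ let $m\ge2$ be the number of parallel classes. A realization consists of pairwise independent vectors for one representative of each class and a nonzero scalar for each remaining non-loop, so $\Gamma_N\cong O\times(\mathbb{C}^*)^{q-m}$ with $O$ a nonempty open subset of $(\mathbb{C}^2)^m$. All these spaces are irreducible. If $N$ has nullity at most $2$, then $N^*$ has rank at most $2$, and $\Gamma_N$ has as many components as $\Gamma_{N^*}$.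

(b) The conjecture fails for $M$, of rank $3$ and nullity $15$, and by Proposition~\ref{prop:dualdistinct} for $M^*$, of rank $15$ and nullity $3$. Adding a loop raises the nullity by one, and adding a \emph{coloop}, an element lying in every basis, raises the rank by one. So it suffices to show that failure for $N$ implies failure for the matroid $N'$ obtained by adding a loop or a coloop $z$.

If $z$ is a loop, then $\Gamma_{N'}=\Gamma_N\times\{0\}$. The circuits of $N'$ are those of $N$, with circuit vectors extended by $0$, and $\{z\}$. So the restriction of $\delta(v,0)$ to $\mathcal{C}(N)$ is $\delta(v)$, and components with different generic derived matroids for $N$ remain so for $N'$.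

If $z$ is a coloop, use \eqref{eq:product} for $N'$ with the basis $B\cup\{z\}$. If $A'\in\Sigma_{N'}$ had a nonzero entry in the row of $z$ and the column of $s$, then $B\cup\{s\}$ would be a basis missing $z$. So that row is zero, and a matrix $A'$ with that row zero lies in $\Sigma_{N'}$ exactly when the remaining rows form a matrix $A\in\Sigma_N$. Thus $\Sigma_{N'}\cong\Sigma_N$. The circuits of $N'$ are those of $N$, and the dependencies of $(I\,|\,A')$ are those of $(I\,|\,A)$ extended by $0$. So corresponding components have the same generic derived matroid.
\end{proof}

\section{Isomorphism classes for $M_n^*$}\label{sec:iso}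

It remains to count the $\delta_w$ up to isomorphism. An abstract isomorphism need not respect the labeling by lines of $M_n$, so the difficulty is to control all of them. We show that $M_n$ can be reconstructed from $\delta_w$: its elements appear as the large rank-$2$ flats. This turns the question into one about automorphisms of $M_n$.

The group $\operatorname{Aut}(M_n)$ of permutations of $E$ preserving independence acts on $\Gamma_{M_n}$ by $(\sigma v)_{\sigma(s)}=v_s$. This action permutes coordinates, so it permutes the components; define $\sigma\cdot w$ by $\sigma\Gamma_w=\Gamma_{\sigma\cdot w}$. The group also permutes the lines of $M_n$.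

\begin{lemma}\label{lem:orbits}
The matroids $\delta_w$ and $\delta_{w'}$ are isomorphic if and only if $w'=\sigma\cdot w$ for some $\sigma\in\operatorname{Aut}(M_n)$.
\end{lemma}

\begin{proof}
Let $\sigma\in\operatorname{Aut}(M_n)$. The plane spanned by the line $\sigma(L)$ in $\sigma v$ is the plane spanned by $L$ in $v$, so $D(\sigma v)=\sigma D(v)$, the matroid $D(v)$ relabeled by $\sigma$. By Lemma~\ref{lem:dual} there are nonempty open sets $O\subseteq\Gamma_w$ and $O'\subseteq\Gamma_{\sigma\cdot w}$ on which $D$ equals $\delta_w$ and $\delta_{\sigma\cdot w}$. The open sets $\sigma O$ and $O'$ meet, so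
\begin{equation}\label{eq:equivariant}
\delta_{\sigma\cdot w}=\sigma\delta_w .
\end{equation}
This proves one direction.

For the other, write $\delta_w=D(v)$ and let $P_L=\ker\psi_L$ be the plane spanned by the line $L$. Distinct lines span distinct planes, so the $\psi_L$ are pairwise nonproportional. Two-dimensional spaces of functionals on $\mathbb{C}^3$ are the annihilators of one-dimensional subspaces $\ell\subseteq\mathbb{C}^3$. Hence the rank-$2$ flats of $\delta_w$ are the sets $F(\ell)=\{L:\ell\subseteq P_L\}$ that have at least two elements, and such a flat determines $\ell$. If $\ell$ is spanned by some $v_s$, then $F(\ell)$ is the set $F_s$ of lines containing $s$, and $|F_s|=12n-1>9n$ by Lemma~\ref{lem:lines}. If $\ell$ is spanned by no $v_s$, two lines in $F(\ell)$ with a common element $s$ would both span the plane $\ell+\langle v_s\rangle$ and be equal. So the lines in $F(\ell)$ are disjoint subsets of $E$ with at least two elements each, and $|F(\ell)|\le9n$. Thus for every $w$ the rank-$2$ flats of $\delta_w$ with more than $9n$ elements are exactly the sets $F_s$, and $s\mapsto F_s$ is injective because $M_n$ is simple.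

An isomorphism $\theta:\delta_w\to\delta_{w'}$ is a permutation of the lines of $M_n$ that preserves rank-$2$ flats and their sizes. So there is a permutation $\sigma$ of $E$ with $\theta(F_s)=F_{\sigma(s)}$, which means $s\in L\iff\sigma(s)\in\theta(L)$, or $\theta(L)=\sigma(L)$. Then $\sigma$ permutes the lines, hence the dependent $3$-sets, and $\sigma\in\operatorname{Aut}(M_n)$. By \eqref{eq:equivariant}, $\delta_{w'}=\theta\delta_w=\sigma\delta_w=\delta_{\sigma\cdot w}$ as matroids on the same set, and $w'=\sigma\cdot w$ by Proposition~\ref{prop:dualdistinct}.
\end{proof}

\begin{lemma}\label{lem:count}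
Two vectors $w,w'\in\{\pm1\}^n$ lie in the same $\operatorname{Aut}(M_n)$-orbit if and only if they have the same number of entries $-1$.
\end{lemma}

\begin{proof}
Write $\Gamma_+,\Gamma_-$ for the components of $\Gamma_M$. For $v\in\Gamma_{M_n}$ let $v|_m\in\Gamma_M$ be the restriction to copy $m$. It has the same planes $H_c$ as $v$, and \eqref{eq:W} depends on $\varphi_c$ only through its kernel. So $v\in\Gamma_w$ if and only if $v|_m$ lies in the component of sign $w_m$ for every $m$.

A permutation $\pi$ of $[n]$ gives the automorphism $\sigma(s,m)=(s,\pi(m))$, with $(\sigma v)|_{\pi(m)}=v|_m$. Hence $(\sigma\cdot w)_{\pi(m)}=w_m$, and vectors with equally many entries $-1$ lie in one orbit.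

Conversely let $\sigma\in\operatorname{Aut}(M_n)$. By Lemma~\ref{lem:lines} the special triples are the only lines with three elements, so $\sigma$ permutes them. Join two special triples when they intersect. Triples of different copies are disjoint. Within a copy, $\Delta_{i,k}\cap\Delta_{i,l}=\{f_{ij}\}$ joins the three triples at a vertex $i$, and $\Delta_{i,l}\cap\Delta_{l,i}=\{e_{il}\}$ joins the triples at $i$ to those at $l$. So the connected components are the sets of twelve triples of the copies, and each covers its copy. Therefore $\sigma(s,m)=(\sigma_m(s),\pi(m))$ for a permutation $\pi$ of $[n]$ and $\sigma_m\in\operatorname{Aut}(M)$, and $(\sigma v)|_{\pi(m)}=\sigma_m(v|_m)$.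

It remains to show that every $\rho\in\operatorname{Aut}(M)$ fixes $\Gamma_+$ and $\Gamma_-$; then $(\sigma\cdot w)_{\pi(m)}=w_m$ for all $m$. The classes are the only lines of $M$ with more than three elements, so $\rho$ permutes them and maps concurrent realizations to concurrent realizations. By Proposition~\ref{prop:components} these exist and all lie in $\Gamma_+$. So the component $\rho\Gamma_+$ meets $\Gamma_+$; as the two components are disjoint, $\rho\Gamma_+=\Gamma_+$, and then $\rho\Gamma_-=\Gamma_-$.
\end{proof}

The number of entries $-1$ takes the $n+1$ values $0,\dots,n$. By Lemmas~\ref{lem:orbits} and~\ref{lem:count} the matroids $\delta_w$ form exactly $n+1$ isomorphism classes. Together with Propositions~\ref{prop:components}, \ref{prop:distinct} and~\ref{prop:dualdistinct}, this proves Theorem~\ref{thm:many}.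

\begin{thebibliography}{9}

\bibitem{DLLM}
Sean Dewar, Emiliano Liwski, Signe Lundqvist and Fatemeh Mohammadi,
\emph{Matroid liftability and Oxley--Wang derived matroids, with connections to scene analysis},
arXiv:2610.01854 (2026).

\bibitem{Oxley}
Oxley, \emph{Matroid Theory}.

\end{thebibliography}
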